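# Convex tubes in $\mathbb{CP}^n$ whose first Dirichlet eigenfunction is not quasi-concave

## 1. A thin tube over a region of a projective line

Fix $n\ge 2$ and give $\mathbb{CP}^n$ the Fubini–Study metric $g$ with holomorphic sectional curvature $4$. We recall how to compute with it. Write $\langle\cdot,\cdot\rangle$ for the Hermitian product, linear in the first slot. If $Z\in\mathbb C^{n+1}$ is a unit vector, then $T_{[Z]}\mathbb{CP}^n$ is identified with the Hermitian orthogonal complement of $Z$ (replacing $Z$ by $e^{i\theta}Z$ replaces $W$ by $e^{i\theta}W$). The unit-speed geodesic with unit velocity $W$ is $t\mapsto[\cos t\,Z+\sin t\,W]$, and $\cos\operatorname{dist}([Z],[Z'])=|\langle Z,Z'\rangle|$ for unit vectors.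

Write points as $[p:\zeta]$ with $p\in\mathbb C^2$, $\zeta\in\mathbb C^{n-1}$. Let $N=\{\zeta=0\}\cong\mathbb{CP}^1$. It is totally geodesic, and it is a round sphere of Gauss curvature $4$. On $\{p\ne0\}$ put
$$\pi[p:\zeta]=[p]\in N,\qquad \varphi=\frac{|\zeta|^2}{|p|^2+|\zeta|^2},\qquad \tau=\sqrt\varphi,\qquad \rho=\operatorname{dist}(\cdot,N).$$
For a unit vector $(p_0,\zeta_0)$ the largest value of $|\langle p_0,e\rangle|$ over unit $e\in\mathbb C^2$ is $|p_0|$, attained at $e=p_0/|p_0|$. Hence $\cos\rho=|p_0|$, so $\varphi=\sin^2\rho$, $\tau=\sin\rho$, and $\operatorname{dist}(q,\pi(q))=\rho(q)$.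

Fix $P\in N$ and a unit-speed geodesic $\gamma$ of $N$ with $\gamma(0)=P$, and use Fermi coordinates along $\gamma$: $x$ is arclength along $\gamma$, and $y$ is the signed distance to $\gamma$. On the sphere of radius $\frac12$ the parallel at distance $y$ from the equator has radius $\frac12\cos 2y$, so
$$g_N=dy^2+\cos^2(2y)\,dx^2 ,$$
and the curves $x=\text{const}$ are geodesics. For $0<\ell\le\frac1{10}$ and $0<\sigma<1$ define on $(-\ell,\ell)^2$
$$A=1-\frac{x^2}{\ell^2},\qquad f=A(1-y^2)-\frac{y^4}{\ell^4},\qquad O=\{f>0\},\qquad \psi=f^2-\sigma\ \text{ on }O,\qquad U=\{\psi>0\}.$$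
The object on which everything turns is the tube
$$\Omega_\varepsilon=\{[p:\zeta]:\ p\neq0,\ x=[p]\in O,\ \Phi<0\},\qquad \Phi=\varphi-\varepsilon^2\psi(x),\qquad 0<\varepsilon<1.$$
(We also write $x$ for the base point $\pi(q)\in N$ when no confusion can arise.) Equivalently $x\in U$ and $\tau<\varepsilon\sqrt{\psi(x)}$: over each point of the small region $U\subset N$ we put a disk of complex dimension $n-1$ and radius about $\varepsilon\sqrt\psi$.

The tube answers a question about the ground state of a convex domain. For a bounded smooth connected domain $\Omega$, the first Dirichlet eigenfunction is the function $u>0$ with $-\Delta u=\lambda_1u$ in $\Omega$ and $u=0$ on $\partial\Omega$.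

**Definition (convex domain).** With $\nu$ the inward unit normal and $\mathrm{II}_{\partial\Omega}(V,W)=-\langle\nabla_V\nu,W\rangle$ for $V,W$ tangent to $\partial\Omega$, a smooth domain $\Omega$ is *convex* if $\mathrm{II}_{\partial\Omega}\ge0$. For a Euclidean ball of radius $r$ we have $\nu=-z/r$ and $\mathrm{II}(V,W)=\langle V,W\rangle/r>0$, so the sign is the expected one.

**Definition (log-concave, quasi-concave).** A function $u>0$ on $\Omega$ is *log-concave* if $\operatorname{Hess}\log u\le0$. It is *quasi-concave* if $u(c(t))\ge\min\{u(c(0)),u(c(1))\}$ for every geodesic segment $c:[0,1]\to\Omega$ and every $t\in[0,1]$.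

If $\operatorname{Hess}\log u\le0$, then $\log u\circ c$ is concave along every geodesic segment $c$, so $u$ is quasi-concave. Quasi-concavity is strictly weaker: $e^{x^2}$ on $(0,1)$ is monotone, hence quasi-concave, but its logarithm $x^2$ is not concave.

The problem is taken from Yusen Xia, "Log-Concavity of First Dirichlet Eigenfunctions on $\mathbb{CP}^2$", arXiv:2609.22659 (2026). The conjecture to be decided says: *if $\Omega\subset\mathbb{CP}^n$ is a convex domain (smooth, connected, proper, with nonempty boundary), then its first Dirichlet eigenfunction is log-concave.* It is false for every $n\ge2$. The case $n=1$, where $\mathbb{CP}^1$ is a round sphere, is neither addressed nor used.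

**Theorem 1.** Let $n\ge2$ and $\delta>0$. There is a smooth connected domain $\Omega\subset\mathbb{CP}^n$ inside a geodesic ball of radius $\delta$, with $\mathrm{II}_{\partial\Omega}>0$, whose first Dirichlet eigenfunction is not quasi-concave. In particular it is not log-concave, and the conjecture is false for every $n\ge2$.

We shall show that, for suitable $\ell,\sigma$, *every* $\Omega_\varepsilon$ with $\varepsilon$ small enough does this. Throughout, $C$ denotes constants independent of $\varepsilon$, which may change from line to line.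

## 2. Derivatives along $[\cos t\,Z+\sin t\,W]$

**Step 1: first and second derivatives.** *We need the Hessians of $\varphi$ and of functions pulled back by $\pi$; both can be read off from explicit geodesics.* Let $Z=(p_0,\zeta_0)$ be a unit vector with $|p_0|=\cos\rho>0$, and $W=(p_1,\zeta_1)$ a unit vector Hermitian-orthogonal to $Z$. Write $p_1=\alpha p_0+p^\perp$ with $\alpha\in\mathbb C$, $p^\perp\perp_{\mathbb C}p_0$, and set $v=p^\perp/|p_0|\in T_xN$, $x=[p_0]$. A complex number acts on $T_xN$ by $\alpha v=\operatorname{Re}\alpha\,v+\operatorname{Im}\alpha\,Jv$. Orthogonality and $|W|=1$ read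
$$\langle\zeta_1,\zeta_0\rangle=-\alpha\cos^2\rho,\qquad |\zeta_1|^2+\cos^2\rho\,(|\alpha|^2+|v|^2)=1. \tag{1}$$
Along the geodesic, $\varphi=|\cos t\,\zeta_0+\sin t\,\zeta_1|^2=\cos^2t\,|\zeta_0|^2+\sin^2t\,|\zeta_1|^2+\sin 2t\,\operatorname{Re}\langle\zeta_1,\zeta_0\rangle$, so
$$d\varphi(W)=-2\operatorname{Re}\alpha\,\cos^2\rho,\qquad \operatorname{Hess}\varphi(W,W)=2(|\zeta_1|^2-\sin^2\rho). \tag{2}$$
The projection to $N$ of the point at time $t$ is $[(\cos t+\alpha\sin t)p_0+\sin t\,p^\perp]=[e+sv]$, where $e=p_0/|p_0|$ and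
$$s=\frac{\tan t}{1+\alpha\tan t}=t-\alpha t^2+O(t^3).$$
Normalizing $e+sv$ shows $[e+sv]=\exp_x\!\big(\tfrac{\arctan|sv|}{|sv|}sv\big)=\exp_x(sv+O(|s|^3))$. So the projected curve is $\exp_x(tv-t^2\alpha v+O(t^3))$. For a function $H$ on $N$, pulled back by $\pi$ and denoted by the same letter, a Taylor expansion in normal coordinates at $x$ gives
$$dH(W)=dH(v),\qquad \operatorname{Hess}H(W,W)=\operatorname{Hess}_NH(v,v)-2\,dH(\alpha v). \tag{3}$$
In particular $d\pi(W)=v$, and (1) gives $|d\pi|\le1/\cos\rho$.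

**A tube of constant radius is not convex.** Take $\psi$ equal to a positive constant, and $W=(e^\perp,0)$ with $e^\perp$ a unit vector orthogonal to $e$. Then $\alpha=0$ and $\zeta_1=0$, so $W$ is tangent to the level set of $\varphi$ and (2) gives $\operatorname{Hess}\varphi(W,W)=-2\sin^2\rho<0$. The boundary bends the wrong way along $N$. The amount corresponds to the sectional curvature $1$ of planes spanned by a vector of $TN$ and a normal vector (for orthonormal $X,Y$ the curvature is $1+3\langle JX,Y\rangle^2$, and $TN$ is $J$-invariant). To be convex, the tube needs a profile that is concave by a definite amount.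

**Step 2: Laplacians.** *These are needed for trial functions built from $\tau$ and from functions on $N$.* Write $Z=(\cos\rho\,e,\sin\rho\,\hat\zeta)$ with $|e|=|\hat\zeta|=1$. An orthonormal basis of the tangent space consists of

* $W_0=(-\sin\rho\,e,\cos\rho\,\hat\zeta)$ and $iW_0$, with $\alpha=-\tan\rho,\ -i\tan\rho$ and $v=0$;
* $(e^\perp,0)$ and $(ie^\perp,0)$, with $\alpha=0$ and $|v|=1/\cos\rho$;
* $2n-4$ vectors $(0,\zeta_1)$ with $\zeta_1\perp_{\mathbb C}\hat\zeta$, with $\alpha=0$, $v=0$.

Only the second group contributes to $\Delta H$ and $|\nabla H|^2$, and only $W_0$ has $d\varphi\ne0$, with $d\varphi(W_0)=2\sin\rho\cos\rho$. Hence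
$$\Delta H=\frac{\Delta_NH}{1-\tau^2},\quad |\nabla H|^2=\frac{|\nabla_NH|^2}{1-\tau^2},\quad \langle\nabla\varphi,\nabla H\rangle=0,\quad |\nabla\varphi|^2=4\varphi(1-\varphi). \tag{4}$$
Summing $\operatorname{Hess}\varphi$ over the three groups,
$$\Delta\varphi=4(1-2\varphi)-4\varphi+(4n-8)(1-\varphi)=(4n-4)(1-\varphi)-8\varphi .$$
Where $\tau>0$ this gives $|\nabla\tau|^2=|\nabla\varphi|^2/(4\varphi)=1-\tau^2$ and
$$\Delta\tau=\frac{\Delta\varphi}{2\tau}-\frac{|\nabla\varphi|^2}{4\tau^3}=\frac{(2n-3)(1-\tau^2)}{\tau}-4\tau=\frac{2n-3}{\tau}-(2n+1)\tau .$$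

**Step 3: the transverse ground state.** *We transplant the ground state of the Euclidean ball to the fibers.* Let $\eta$ be the first radial Dirichlet eigenfunction of the unit ball of $\mathbb R^{2n-2}$:
$$\eta''+\frac{2n-3}{t}\eta'=-\mu^2\eta,\qquad \eta(0)=1,\quad\eta(1)=0,\quad \eta>0\text{ on }[0,1),\qquad \mu>0.$$
It is a convergent power series in $t^2$, hence a smooth function of $t^2$. Since $(t^{2n-3}\eta')'=-\mu^2t^{2n-3}\eta\le0$ and $t^{2n-3}\eta'$ vanishes at $0$, we have $\eta'\le0$ on $[0,1]$. For $R>0$ put $\beta=\eta(\tau/(\varepsilon R))$, considered where $\tau\le\varepsilon R$. From $\Delta\beta=\beta_{\tau\tau}(1-\tau^2)+\beta_\tau\Delta\tau$ and $\beta_{\tau\tau}=-\frac{\mu^2}{\varepsilon^2R^2}\beta-\frac{2n-3}{\tau}\beta_\tau$ the singular terms cancel, and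
$$\Delta\beta=-\frac{\mu^2}{\varepsilon^2R^2}(1-\tau^2)\beta-4\tau\beta_\tau,\qquad -4\tau\beta_\tau\ge0. \tag{5}$$
Both sides are continuous at $\tau=0$, so (5) holds there too. For $\Theta$ smooth on an open subset of $N$ and $b=e^{-\Theta(x)/\varepsilon}\beta$, the cross term $-\frac2\varepsilon\langle\nabla\Theta,\nabla\beta\rangle$ vanishes by (4), so
$$\Delta b=e^{-\Theta/\varepsilon}\Big[\Delta\beta+\frac{\beta}{1-\tau^2}\Big(\frac{|\nabla_N\Theta|^2}{\varepsilon^2}-\frac{\Delta_N\Theta}{\varepsilon}\Big)\Big]. \tag{6}$$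

## 3. A formal eikonal equation, and curvature $1$ against curvature $4$

This section is heuristic except where a computation is displayed; nothing in it is used later.

The simplest case is a flat cylinder, with $\psi=a^2$ constant: in $\{(x,\zeta)\in\mathbb R^2\times\mathbb R^{2n-2}:|\zeta|<\varepsilon a\}$ the function $e^{-\theta\cdot x/\varepsilon}\eta(|\zeta|/(\varepsilon a))$ solves $\Delta u+\lambda u=0$ exactly when $|\theta|^2=\mu^2/a^2-\varepsilon^2\lambda$. For a varying profile this suggests $u_\varepsilon\approx e^{-w(x)/\varepsilon}\eta(\tau/(\varepsilon\sqrt\psi))$ with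
$$|\nabla w|^2=\frac{\mu^2}{\psi}-\Lambda,\qquad \Lambda=\lim\varepsilon^2\lambda_\varepsilon .$$
At the maximum point $P$ of $\psi$ one expects $\nabla w=0$, so $|\nabla w|^2=\mu^2V$ with $V=\frac1\psi-\frac1{\psi(P)}$. Quasi-concavity of $u_\varepsilon$ becomes $w(c(t))\le\max\{w(c(0)),w(c(1))\}$ along geodesics. Our profile is even in $y$, so $w$ restricted to the geodesic $x=\text{const}$ would have its minimum on $\gamma$. We want to violate this.

**The first attempt: differentiate twice.** Suppose $w$ were smooth near an arc of $\gamma$, even in $y$, with $w_x=\mu\sqrt V>0$ on $\gamma$. To compare geometries let $N$ have curvature $\kappa_N$, so $g_N=dy^2+\cos^2(\sqrt{\kappa_N}\,y)\,dx^2$ and the equation is $w_x^2/\cos^2(\sqrt{\kappa_N}y)+w_y^2=\mu^2V$. Taking $\partial_y^2$ at $y=0$, where $w_y=w_{xy}=0$, gives $2w_xw_{xyy}+2\kappa_Nw_x^2+2w_{yy}^2=\mu^2V_{yy}$. With $w_{yy}=\mu j$ on $\gamma$,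
$$\sqrt V\,j'=\frac{V_{yy}}2-\kappa_NV-j^2. \tag{7}$$
Quasi-concavity requires $j\ge0$. Now suppose $\psi=f^2$ with $f_y=0$ on $\gamma$ and
$$\operatorname{Hess}f+\kappa_\perp f\,g_N\le0. \tag{8}$$
Then $V_{yy}=-\psi_{yy}/\psi^2=-2f_{yy}/f^3\ge2\kappa_\perp/f^2=2\kappa_\perp(V+1/\psi(P))$ on $\gamma$, so
$$\frac{V_{yy}}2-\kappa_NV\ \ge\ \frac{\kappa_\perp}{\psi(P)}+(\kappa_\perp-\kappa_N)V. \tag{9}$$
In two model geometries, (8) is exactly what makes a tube convex, and there $\kappa_\perp=\kappa_N$. In flat space $\{|\zeta|<\varepsilon f(x)\}$ is convex when $f$ is concave, because $|\zeta|-\varepsilon f$ is then a convex function; here $\kappa_\perp=\kappa_N=0$. In the unit sphere $S^{2n}\subset\mathbb R^3\times\mathbb R^{2n-2}$, over a geodesically convex region of $S^2$ inside an open hemisphere, the tube $\tan\rho<\varepsilon f$ is cut out by the cone $|\zeta|<\varepsilon F(p)$, where $F$ is the extension of $f$ homogeneous of degree one. Differentiating $F(\cos t\,p+\sin t\,v)$ twice at $t=0$ gives $D^2F(v,v)=\operatorname{Hess}f(v,v)+f$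 for unit $v\perp p$, and $D^2F$ annihilates $p$. So $F$ is concave, and the cone convex, when (8) holds with $\kappa_\perp=1=\kappa_N$. In both cases (9) is nonnegative, and (7) gives no reason for $j$ to become negative.

In $\mathbb{CP}^n$ convexity of the tube involves the mixed curvature $\kappa_\perp=1$, as the constant-radius tube already showed, while $\kappa_N=4$. The bound (9) is then $\frac1{\psi(P)}-3V$, which gives no protection once $V$ is large. For our $f$ one has $f_{yy}=-2f$ on $\gamma$, and with $\sigma=0$ (so $\psi(P)=1$) the right side of (7) is $2(1+V)-4V-j^2=2-2V-j^2$. Since $V\to\infty$ toward the tips of $U$, $j$ is pushed to negative values.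

**Where this stops.** What one can extract from the eigenfunctions is a locally uniform limit $w$ that is locally Lipschitz, with no control of second derivatives. Moreover, the eikonal equation holding almost everywhere carries little information: on $(-1,1)$ the functions $x$, $|x|$ and every zigzag of slopes $\pm1$ satisfy $|w'|=1$ a.e. So neither (7) nor even $w_x=\mu\sqrt V$ on $\gamma$ is available.

**The way past it.** Two one-sided statements are enough. First, $|\nabla w|\le\mu\sqrt V$ a.e. gives an upper bound for $w(X,y)-w(P)$ by the weighted length of *any* curve from $P$ to $(X,y)$, and we may choose the curve. Second, at $y=0$ this bound is an equality along $\gamma$; this is where we use the assumption, made for contradiction, that $u_\varepsilon$ is quasi-concave. If some family of curves issuing from $P$ gets shorter to second order as it moves off $\gamma$, then $w(X,y)<w(X,0)$, which contradicts quasi-concavity. The Riccati equation (7) is replaced by the second variation of weighted length, an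 explicit quadratic form.

## 4. The profile $f$ and strict convexity of $\Omega_\varepsilon$

**Step 1: the shape of $U$.** *We record what is used later.* If $f\ge\sqrt\sigma$ at a point of $[-\ell,\ell]^2$, then $A\ge\sqrt\sigma$ and $y^4/\ell^4\le A-\sqrt\sigma<1$. So $\{\psi\ge0\}$ is a compact subset of $O$. For fixed $x$ with $A>0$, $f$ is strictly decreasing in $|y|$, and $f=A$ on $\gamma$. So for $\theta\in[0,1-\sigma)$ the sets $\{\psi>\theta\}$ and $\{\psi\ge\theta\}$ retract along $x=\text{const}$ onto an interval of $\gamma$ containing $P$. In particular $U$ is connected, and each point of $\{\psi\ge\theta\}$ is joined to $P$ inside that set by a path of length at most $2\ell$.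

On $\partial U$, $d\psi=2f\,df\ne0$: if $y\ne0$ then $f_y=-2Ay-4y^3/\ell^4\ne0$, and if $y=0$ then $A=\sqrt\sigma<1$, so $x\ne0$ and $f_x\ne0$. Since $f\le A\le1$, we have $\psi\le1-\sigma=\psi(P)$, and $\psi<\psi(P)$ on $\gamma\cap O$ off $P$. Finally $\psi$ and $O$ are invariant under $(x,y)\mapsto(-x,y)$ and $(x,y)\mapsto(x,-y)$, which are restrictions of isometries of $N$.

**Step 2: the profile is concave by a margin.** *This is (8) with $\kappa_\perp=1$, strictly.*

**Lemma 2.** $B:=\operatorname{Hess}f+f\,g_N<0$ on $O$.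

*Proof.* On $O$ we have $0<A\le1$, $f\le A\le1$, $y^4/\ell^4<1$, $y^2\le\frac1{100}$. The nonzero Christoffel symbols are $\Gamma^y_{xx}=\sin4y$ and $\Gamma^x_{xy}=-2\tan2y$. Hence
$$B_{yy}=-2A-\tfrac{12y^2}{\ell^4}+f\le-A-\tfrac{12y^2}{\ell^4},$$
$$B_{xx}=-\tfrac2{\ell^2}(1-y^2)+\sin4y\,\big(2Ay+\tfrac{4y^3}{\ell^4}\big)+f\cos^22y\le-\tfrac{1.98}{\ell^2}+8y^2+\tfrac{16y^4}{\ell^4}+1\le-\tfrac{1.98}{\ell^2}+18\le-\tfrac1{\ell^2},$$
using $|\sin4y|\le4|y|$ and $1/\ell^2\ge100$, and
$$B_{xy}=f_{xy}+2\tan2y\,f_x=\tfrac{4x}{\ell^2}\big[y-\tan2y\,(1-y^2)\big].$$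
Since $\tan2y$ has the sign of $y$ and $|\tan2y|\le3|y|$ for $|y|\le\frac1{10}$, the bracket has absolute value at most $2|y|$. So $B_{xy}^2\le64y^2/\ell^2$, whereas $B_{xx}B_{yy}\ge\ell^{-2}(A+12y^2/\ell^4)>64y^2/\ell^2$, because $12/\ell^4\ge64$ and $A>0$. $\square$

Two features of the profile are explained by what goes wrong without them. If the quartic term is dropped, then $B_{yy}=-A(1+y^2)\to0$ as $x\to\pm\ell$ at fixed small $y\ne0$, while $B_{xx}$ stays bounded and $B_{xy}\to\pm\frac4\ell[y-\tan2y(1-y^2)]\ne0$ (as $|\tan2y|(1-y^2)\ge2|y|\cdot0.99>|y|$). The determinant becomes negative and Lemma 2 fails. If $\sigma=0$, then $d\Phi=0$ at the points of $N$ with $f=0$, where the tube $\tau<\varepsilon f$ has a conical edge; subtracting $\sigma$ makes the boundary smooth.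

**Step 3: pass from $f$ to $\psi$.** *Convexity of the tube will be expressed through $\psi$.* There is $c_0>0$ such that
$$-\operatorname{Hess}\psi-2\psi g_N+\frac{d\psi^2}{2\psi}\ge2c_0\,g_N\ \text{ on }U,\qquad -\operatorname{Hess}\psi(v,v)\ge2c_0|v|^2\ \text{ on }\partial U\ \text{if }d\psi(v)=0. \tag{10}$$
Indeed $\operatorname{Hess}\psi=2f\operatorname{Hess}f+2df^2$ and $\frac{d\psi^2}{2\psi}=\frac{2f^2df^2}{f^2-\sigma}\ge2df^2$. So the first left side is at least $-2f\operatorname{Hess}f-2(f^2-\sigma)g_N\ge-2fB$. By Lemma 2 and $f\ge\sqrt\sigma$, $-2fB$ is uniformly positive on the compact set $\{\psi\ge0\}$. On $\partial U$ with $d\psi(v)=0$ we have $df(v)=0$ and $-\operatorname{Hess}\psi(v,v)=-2f\operatorname{Hess}f(v,v)\ge-2fB(v,v)$.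

**Step 4: the tube is strictly convex.**

**Lemma 3.** For small $\varepsilon$, $\Omega_\varepsilon$ is a smooth connected domain with $\mathrm{II}_{\partial\Omega_\varepsilon}>0$, contained in the ball of radius $2\ell+\arcsin\varepsilon$ about $P$.

*Proof.* The set $\{x\in O,\ \varphi\le\varepsilon^2\psi(x)\}$ is closed in the compact set $\{\varphi\le\varepsilon^2\}$, on which $\pi$ is continuous, because $\{\psi\ge0\}$ is compact in $O$. So it is compact, and $\partial\Omega_\varepsilon\subset\{\Phi=0\}$. The maps $[p:\zeta]\mapsto[p:t\zeta]$, $t\in[0,1]$, retract $\Omega_\varepsilon$ to the connected set $U$. The ball statement holds since $\operatorname{dist}(q,\pi(q))=\rho(q)\le\arcsin\varepsilon$ and $\operatorname{dist}(P,(x,y))\le|x|+|y|<2\ell$.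

On $\{\Phi=0\}$, $d\Phi\ne0$: if $\rho>0$ then $d\Phi(W_0)=2\sin\rho\cos\rho\ne0$ (as $v=0$ for $W_0$), and if $\rho=0$ then $d\varphi=0$, $x\in\partial U$ and $d\psi\ne0$. So the boundary is smooth. The inward normal is $\nu=-\nabla\Phi/|\nabla\Phi|$, hence $\mathrm{II}=\operatorname{Hess}\Phi/|\nabla\Phi|$ on tangent vectors. We must show $\operatorname{Hess}\Phi(W,W)>0$ for every unit $W$ with $d\Phi(W)=0$.

*Case $\rho=0$.* Then $x\in\partial U$ and $\zeta_0=0$, so $\alpha=0$ by (1), $d\psi(v)=0$, $|\zeta_1|^2+|v|^2=1$. By (2), (3), (10), $\operatorname{Hess}\Phi(W,W)=2|\zeta_1|^2-\varepsilon^2\operatorname{Hess}\psi(v,v)\ge2|\zeta_1|^2+2c_0\varepsilon^2|v|^2>0$.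

*Case $\rho>0$.* Put $s=\sin^2\rho=\varepsilon^2\psi\in(0,\varepsilon^2]$ and $\chi=\cos\rho$. By (2), (3), tangency means
$$\operatorname{Re}\alpha=-\frac{\varepsilon^2d\psi(v)}{2\chi^2}. \tag{11}$$
By (1), $|\zeta_1|^2-s=|\zeta_1|^2-s\big(|\zeta_1|^2+\chi^2(|\alpha|^2+|v|^2)\big)=\chi^2|\zeta_1|^2-s\chi^2(|\alpha|^2+|v|^2)$, so
$$\operatorname{Hess}\Phi(W,W)=2\chi^2|\zeta_1|^2-2s\chi^2(|\alpha|^2+|v|^2)-\varepsilon^2\operatorname{Hess}\psi(v,v)+2\varepsilon^2d\psi(\alpha v). \tag{12}$$
Cauchy–Schwarz in (1) gives $|\zeta_1|^2\ge\chi^4|\alpha|^2/s$.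

If $v=0$, the value is $2\chi^2(|\zeta_1|^2-s|\alpha|^2)\ge2\chi^2|\zeta_1|^2(1-s^2/\chi^4)>0$ for small $\varepsilon$; here $\zeta_1\ne0$, since $\zeta_1=0$ would force $\alpha=0$ and $W=0$.

If $v\ne0$, split $|\alpha|^2=(\operatorname{Re}\alpha)^2+(\operatorname{Im}\alpha)^2$ in the lower bound for $2\chi^2|\zeta_1|^2$. By (11) and $\chi^2=1-\varepsilon^2\psi$,
$$2\chi^2\cdot\frac{\chi^4(\operatorname{Re}\alpha)^2}{s}=\chi^2\varepsilon^2\frac{d\psi(v)^2}{2\psi}=\varepsilon^2\frac{d\psi(v)^2}{2\psi}-\frac{\varepsilon^4}2d\psi(v)^2,\qquad 2\chi^2\cdot\frac{\chi^4(\operatorname{Im}\alpha)^2}{s}\ge\varepsilon^{-2}(\operatorname{Im}\alpha)^2,$$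
the latter as soon as $\chi^6\ge\frac12$. The remaining terms of (12) are bounded below as follows:

* $-2s\chi^2|v|^2\ge-2\varepsilon^2\psi|v|^2$;
* $-2s\chi^2(\operatorname{Re}\alpha)^2\ge-C\varepsilon^6|v|^2$ and $-2s\chi^2(\operatorname{Im}\alpha)^2\ge-2\varepsilon^2(\operatorname{Im}\alpha)^2$;
* $2\varepsilon^2\operatorname{Re}\alpha\,d\psi(v)\ge-C\varepsilon^4|v|^2$;
* $2\varepsilon^2\operatorname{Im}\alpha\,d\psi(Jv)\ge-\frac{(\operatorname{Im}\alpha)^2}{2\varepsilon^2}-2\varepsilon^6d\psi(Jv)^2$.

The terms of order $\varepsilon^2$ in $v$ combine to $\varepsilon^2\big[-\operatorname{Hess}\psi(v,v)-2\psi|v|^2+\frac{d\psi(v)^2}{2\psi}\big]\ge2c_0\varepsilon^2|v|^2$ by (10). Hence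
$$\operatorname{Hess}\Phi(W,W)\ge\varepsilon^2(2c_0-C\varepsilon^2)|v|^2+\Big(\frac1{2\varepsilon^2}-2\varepsilon^2\Big)(\operatorname{Im}\alpha)^2>0$$
for small $\varepsilon$, with $C$ depending only on $\psi$. $\square$

## 5. The weight $V$ and a negative second variation

*Here we choose $\sigma$, and a point $(X,0)$ of $\gamma$, so that the second variation announced in Section 3 is negative.* Put
$$V=\frac1\psi-\frac1{\psi(P)}\ge0\quad\text{on }U.$$
On $\gamma$: $V>0$ for $x\ne0$; $\psi=A^2-\sigma$, $\psi_y=0$, $\psi_{yy}=2ff_{yy}=-4A^2$; so $V_y=0$ and $V_{yy}=-\psi_{yy}/\psi^2=4A^2/(A^2-\sigma)^2$. For $\frac\ell2<X<\ell$ with $A(X)>\sqrt\sigma$, let $h=0$ on $[0,\frac\ell4]$, $h$ linear from $0$ to $1$ on $[\frac\ell4,\frac\ell2]$, $h=1$ on $[\frac\ell2,X]$, and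
$$Q_\sigma=\int_{\ell/4}^X\Big\{\Big[\frac{V_{yy}}{2\sqrt V}-4\sqrt V\Big]h^2+\sqrt V\,h'^2\Big\}\Big|_{y=0}\,dx. \tag{13}$$

**Lemma 4.** One can choose $X\in(\ell/2,\ell)$ and $\sigma\in(0,1)$ with $\sqrt\sigma<A(X)$ and $Q_\sigma<0$.

*Proof.* Fix $X$. As $\sigma\to0$, uniformly on $[\frac\ell4,X]$, $V\to V^0:=A^{-2}-1$, which is bounded below there by a positive constant, and $V_{yy}\to4A^{-2}=4(1+V^0)$. So the bracket tends to $\frac{2(1+V^0)-4V^0}{\sqrt{V^0}}$, and
$$Q_\sigma\to Q_0(X)=\int_{\ell/4}^X\Big\{\frac{2-2V^0}{\sqrt{V^0}}h^2+\sqrt{V^0}\,h'^2\Big\}dx .$$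
Let $X>\ell/\sqrt2$. On $[\frac\ell4,\frac\ell{\sqrt2}]$ the integrand is bounded independently of $X$. On $[\frac\ell{\sqrt2},X]$ we have $A\le\frac12$, $h=1$, $h'=0$, $V^0\ge3$, so $2\le\frac23V^0$ and
$$\frac{2-2V^0}{\sqrt{V^0}}\le-\frac43\sqrt{V^0}=-\frac43\,\frac{\sqrt{1-A^2}}A\le-\frac43\cdot\frac{\sqrt3}2\cdot\frac1A\le-\frac1A\le-\frac{\ell}{2(\ell-x)},$$
using $A=(\ell-x)(\ell+x)/\ell^2\le2(\ell-x)/\ell$. Hence $Q_0(X)\to-\infty$ as $X\to\ell$. Choose $X$ with $Q_0(X)<0$, then $\sigma$ small. $\square$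

From now on fix $\ell\le\frac1{10}$ with $2\ell<\delta$, and then $X,\sigma$ as in Lemma 4.

## 6. Quasi-concave eigenfunctions and their logarithmic limit

Let $u=u_\varepsilon>0$ be the first eigenfunction of $\Omega_\varepsilon$ and $\lambda=\lambda_\varepsilon$ its eigenvalue; $u$ is smooth up to the boundary. **Assumption for contradiction:** $u_\varepsilon$ is quasi-concave for a sequence $\varepsilon=\varepsilon_j\to0$. From here on every $\varepsilon$ belongs to this sequence or to a subsequence of it.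

**Step 1: symmetries.** *They convert quasi-concavity into statements about minima.* The group $U(n-1)$ acts on $\zeta$ by isometries preserving $\pi$ and $\rho$. Every isometry of $N$ is induced by $p\mapsto gp$ or $p\mapsto g\bar p$ with $g\in U(2)$, and extends to the isometry $(p,\zeta)\mapsto(gp,\zeta)$ or $(g\bar p,\bar\zeta)$ of $\mathbb{CP}^n$, which preserves $\rho$ and commutes with $\pi$. So $U(n-1)$ and the extensions of the two reflections of Section 4 preserve $\Omega_\varepsilon$. If an isometry $S$ preserves $\Omega_\varepsilon$, then $u\circ S$ is a positive first eigenfunction, so by simplicity $u\circ S=au$ with $a>0$, and comparing maxima gives $a=1$. Thus $u$ has all these symmetries.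

**Step 2: two consequences of quasi-concavity.**

**(Q1)** If $q\in\Omega_\varepsilon$ and $\pi(q)=x$, then $u(q)\le u(x)$. Write $q=[\cos\rho\,e:\sin\rho\,\hat\zeta]$. The geodesic $t\mapsto[\cos t\,e:\sin t\,\hat\zeta]$, $|t|\le\rho$, stays in $\Omega_\varepsilon$, since $|\sin t|\le\sin\rho<\varepsilon\sqrt{\psi(x)}$. As $-1\in U(n-1)$, $u$ is even along it. Quasi-concavity at $t=0$ gives the claim.

**(Q2)** $u|_U$ is quasi-concave along geodesics of $N$ contained in $U$, because $N$ is totally geodesic.

**Step 3: Harnack estimates at scale $\varepsilon$.** *We need bounds on $\log u$ that survive multiplication by $\varepsilon$.*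

**Lemma 5.** Let $K_0\subset U$ be compact and $\delta'>0$. There are $c_1>0$ and $C$ such that for small $\varepsilon$ and every $q$ with $\pi(q)\in K_0$, $\tau(q)\le\varepsilon(\sqrt{\psi(\pi(q))}-\delta')$: the ball $B(q,c_1\varepsilon)$ lies in $\Omega_\varepsilon$, $\sup_{B(q,c_1\varepsilon/2)}u\le C\inf_{B(q,c_1\varepsilon/2)}u$, and $|\nabla\log u|(q)\le C/\varepsilon$. Moreover $\varepsilon^2\lambda_\varepsilon\le C$.

*Proof.* Let $c_1\le\min\{1,\delta'/4\}$ and $d(q,q')<c_1\varepsilon$. Since $\tau=\sin\operatorname{dist}(\cdot,N)$ is $1$-Lipschitz, $\tau\le2\varepsilon$ on a minimal geodesic from $q$ to $q'$, so $\cos\rho\ge\frac12$ and $|d\pi|\le2$ there, and $\pi(q')$ is within $2c_1\varepsilon$ of $\pi(q)$. By uniform continuity of $\sqrt\psi$ on a compact neighborhood of $K_0$ in $U$, for small $\varepsilon$ we have $\pi(q')\in U$ and $\sqrt{\psi(\pi(q'))}\ge\sqrt{\psi(\pi(q))}-\delta'/4$. Then $\tau(q')\le\varepsilon(\sqrt{\psi(\pi(q))}-\tfrac34\delta')\le\varepsilon(\sqrt{\psi(\pi(q'))}-\tfrac12\delta')$,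 so $q'\in\Omega_\varepsilon$.

Domain monotonicity, applied to such a ball around $q=P$ (take $K_0=\{P\}$, $\delta'=\frac12\sqrt{\psi(P)}$), gives $\lambda_\varepsilon\le C\varepsilon^{-2}$. Now use normal coordinates at $q$ rescaled by $\varepsilon$. By homogeneity of $\mathbb{CP}^n$ the metric coefficients do not depend on $q$, and they converge smoothly to the Euclidean ones. In these coordinates $u$ is a positive solution, on a ball of fixed radius $c_1$, of $\Delta_{\varepsilon^{-2}g}u+\varepsilon^2\lambda u=0$, a uniformly elliptic equation with uniformly smooth, bounded coefficients. The Harnack inequality (Gilbarg–Trudinger, Thm 8.20) gives the second claim after decreasing $c_1$, and interior Schauder estimates (loc. cit., Thm 6.2) bound the rescaled gradient at $q$ by $C\sup u\le Cu(q)$, which is the third. $\square$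

**Step 4: the limit $w$.** Put $w_\varepsilon=-\varepsilon\log\big(u_\varepsilon/u_\varepsilon(P)\big)$ on $U\subset N$, so $w_\varepsilon(P)=0$. For compact $K_0\subset U$, Lemma 5 at points with $\tau=0$ and $\delta'=\frac12\min_{K_0}\sqrt\psi$ gives $|\nabla w_\varepsilon|\le C(K_0)$ on $K_0$ for small $\varepsilon$. Apply this to $K_0=\{\psi\ge\theta\}$: each of its points is joined to $P$ inside $K_0$ by a path of length at most $2\ell$, so the $w_\varepsilon$ are uniformly bounded on $K_0$; they are also locally equicontinuous. By Arzelà–Ascoli and a diagonal argument with $\theta\downarrow0$, after passing to a subsequence,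
$$w_\varepsilon\to w\ \text{ locally uniformly on }U,\qquad \varepsilon^2\lambda_\varepsilon\to\Lambda\ge0,$$
with $w$ locally Lipschitz. The limit inherits the two reflection symmetries and, by (Q2),
$$w(c(t))\le\max\{w(c(0)),w(c(1))\}\quad\text{for geodesic segments }c:[0,1]\to U\text{ of }N. \tag{14}$$
Let $V_0=\frac{\mu^2}\psi-\Lambda$ on $U$.

## 7. Barriers $e^{-\Theta/\varepsilon}\eta(\tau/(\varepsilon R))$

*The limit equation is obtained as two one-sided comparison statements. In (a) the transverse profile is slightly too wide and the maximum principle is applied to $u/b$; in (b) it is slightly too narrow and we use $b/u$.*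

**Lemma 6.** Let $\bar B=\bar B_r(x_0)\subset U$ be a small closed geodesic ball of $N$, and $\Theta$ smooth near $\bar B$.

(a) If $\max_{\bar B}|\nabla\Theta|^2<\min_{\bar B}V_0$, then $(w-\Theta)(x_0)\ge\min_{\partial B}(w-\Theta)$.

(b) If $\min_{\bar B}|\nabla\Theta|^2>\max_{\bar B}V_0$, then $(w-\Theta)(x_0)\le\max_{\partial B}(w-\Theta)$.

*Proof.* Let $b=e^{-\Theta/\varepsilon}\eta(\tau/(\varepsilon R))$, smooth because $\eta$ is a smooth function of $t^2$ and $\tau^2=\varphi$. By (5) and (6), where $\beta>0$,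
$$\frac{\varepsilon^2(\Delta b+\lambda b)}b=-\frac{\mu^2}{R^2}(1-\tau^2)+\varepsilon^2\,\frac{-4\tau\beta_\tau}\beta+\frac{|\nabla\Theta|^2-\varepsilon\Delta_N\Theta}{1-\tau^2}+\varepsilon^2\lambda. \tag{15}$$

**(a), Step 1: $b$ is a strict supersolution.** Since $\min_{\bar B}V_0=\mu^2/\max_{\bar B}\psi-\Lambda$, we can choose $R>\max_{\bar B}\sqrt\psi$, close enough to it, and $d>0$ with $\max_{\bar B}|\nabla\Theta|^2-\mu^2/R^2+\Lambda\le-2d$. On $D=\{q\in\overline{\Omega_\varepsilon}:\pi(q)\in\bar B\}$ we have $t=\tau/(\varepsilon R)\le t_0:=\max_{\bar B}\sqrt\psi/R<1$. So $\eta(t)\ge\eta(t_0)>0$ and $-4\tau\beta_\tau/\beta=-4t\eta'(t)/\eta(t)\le C$. With $\tau\le\varepsilon$, (15) gives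
$$\frac{\varepsilon^2(\Delta b+\lambda b)}b\le-\frac{\mu^2}{R^2}(1-\varepsilon^2)+C\varepsilon^2+\frac{\max_{\bar B}|\nabla\Theta|^2+C\varepsilon}{1-\varepsilon^2}+\varepsilon^2\lambda<-d$$
for small $\varepsilon$, because $\varepsilon^2\lambda\to\Lambda$.

**(a), Step 2: maximum principle.** The function $F=u/b$ is continuous on the compact set $D$, vanishes on $D\cap\partial\Omega_\varepsilon$ and is positive on $D\cap\Omega_\varepsilon$. If it had a maximum over $D$ at a point of $\Omega_\varepsilon$ over the open ball $B$, then $\nabla F=0$, $\Delta F\le0$, $F>0$ there and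
$$0=\Delta u+\lambda u=b\,\Delta F+2\langle\nabla b,\nabla F\rangle+F(\Delta b+\lambda b)<0,$$
which is impossible. So $F$ is maximal at some $q\in\Omega_\varepsilon$ with $x=\pi(q)\in\partial B$, where (Q1) gives $F(q)\le u(x)e^{\Theta(x)/\varepsilon}/\eta(t_0)$. Comparing with $F(x_0)=u(x_0)e^{\Theta(x_0)/\varepsilon}$, dividing by $u(P)$, and applying $\varepsilon\log$, we get $(\Theta-w_\varepsilon)(x_0)\le\max_{\partial B}(\Theta-w_\varepsilon)-\varepsilon\log\eta(t_0)$. Let $\varepsilon\to0$.

**(b), Step 1: $b$ is a strict subsolution.** Choose $0<R<\min_{\bar B}\sqrt\psi$, close enough to it, and $d>0$ with $\min_{\bar B}|\nabla\Theta|^2-\mu^2/R^2+\Lambda\ge2d$. Let $D'=\{\pi(q)\in\bar B,\ \tau<\varepsilon R\}$, whose closure is compact in $\Omega_\varepsilon$. On $D'$, since $-4\tau\beta_\tau\ge0$ and $|\nabla\Theta|^2/(1-\tau^2)\ge|\nabla\Theta|^2$, (15) gives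
$$\frac{\varepsilon^2(\Delta b+\lambda b)}b\ge-\frac{\mu^2}{R^2}+\min_{\bar B}|\nabla\Theta|^2-C\varepsilon+\varepsilon^2\lambda>0$$
for small $\varepsilon$.

**(b), Step 2: maximum principle.** The function $F=b/u$ is continuous on $\overline{D'}$, vanishes where $\tau=\varepsilon R$ and is positive on $D'$. At a maximum with $\pi(q)\in B$, $\tau<\varepsilon R$ we would have $\nabla F=0$ and
$$0<\Delta b+\lambda b=u\,\Delta F+2\langle\nabla u,\nabla F\rangle+F(\Delta u+\lambda u)=u\,\Delta F\le0,$$
which is impossible. So the maximum is at some $q$ with $x=\pi(q)\in\partial B$ and $\tau(q)<\varepsilon R$.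

**(b), Step 3: return to $N$.** The normal geodesic from $x$ to $q$ has length $\arcsin\tau(q)\le2\varepsilon R$, and along it $\pi=x$ and $\tau\le\varepsilon R\le\varepsilon(\sqrt{\psi(x)}-\delta')$ with $\delta'=\min_{\bar B}\sqrt\psi-R>0$. By Lemma 5 with $K_0=\bar B$, a Harnack chain with a number of steps bounded independently of $\varepsilon$ gives $u(q)\ge C^{-1}u(x)$. As $\eta\le1$,
$$\frac{e^{-\Theta(x_0)/\varepsilon}}{u(x_0)}=F(x_0)\le F(q)\le C\max_{\partial B}\frac{e^{-\Theta/\varepsilon}}u .$$
Multiply by $u(P)$, apply $\varepsilon\log$, and let $\varepsilon\to0$: $(w-\Theta)(x_0)\le\max_{\partial B}(w-\Theta)$. $\square$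

## 8. What the barriers say about $w$

**Lemma 7.**

(i) $V_0\ge0$ on $U$, and $w(c(1))-w(c(0))\le\int_0^1\sqrt{V_0(c)}\,|c'|\,dt$ for every piecewise $C^1$ curve $c:[0,1]\to U$.

(ii) If $0<k<\sqrt{V_0(x_0)}$, then for all small $r>0$ there is $z\in\partial B_r(x_0)$ with $w(z)\le w(x_0)-kr$.

(iii) $\Lambda=\mu^2/\psi(P)$, i.e. $V_0=\mu^2V$.

*Proof.* **(i), Step 1: the pointwise gradient bound.** Let $w$ be differentiable at $x_0$ with gradient $\xi$, and suppose $|\xi|^2>V_0(x_0)$. Choose $\omega>0$ with $((|\xi|-3\omega)^+)^2>V_0(x_0)$; any $\omega$ works if $V_0(x_0)<0$. In normal coordinates $z$ at $x_0$ let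
$$\Theta=w(x_0)+\xi\cdot z+\frac\omega r|z|^2 .$$
Its Euclidean gradient $\xi+2\omega z/r$ has length at least $|\xi|-2\omega$ on $|z|\le r$, and the metric is Euclidean up to $O(r^2)$. So for small $r$, $|\nabla\Theta|\ge(|\xi|-3\omega)^+$ on $\bar B_r$, and by continuity of $V_0$ the hypothesis of Lemma 6(b) holds. But $w-\Theta\le o(r)-\omega r<0=(w-\Theta)(x_0)$ on $\partial B_r$ for small $r$, a contradiction. So $|\nabla w|^2\le V_0$ wherever $w$ is differentiable, which by Rademacher's theorem is almost everywhere. In particular $V_0\ge0$ on a dense set, hence everywhere.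

**(i), Step 2: integrate along a curve.** *The curve may run inside the bad null set, so we translate it.* Use the coordinates $(x,y)$, which cover $U$. Let $E\subset U$ be the set where $w$ is not differentiable, a Borel null set. For small $a\in\mathbb R^2$ the curve $c+a$ stays in a fixed compact subset of $U$. For each $t$ the set of $a$ with $c(t)+a\in E$ is null, so by Fubini, for a.e. $a$, $w$ is differentiable at $c(t)+a$ for a.e. $t$. For such $a$ the function $t\mapsto w(c(t)+a)$ is Lipschitz, and at a.e. $t$ its derivative is $dw(c')\le\sqrt{V_0(c+a)}\,|c'|_{c+a}$, where $|\cdot|_{c+a}$ is the $g_N$-norm at $c(t)+a$. Integrate over $[0,1]$ and let $a\to0$ along such values.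

**(ii).** Take $r$ so small that $k^2<\min_{\bar B_r}V_0$. For $\vartheta>0$ the function $\Theta=-k\sqrt{d(\cdot,x_0)^2+\vartheta^2}$ is smooth near $\bar B_r$ with $|\nabla\Theta|\le k$. Lemma 6(a) gives $z_\vartheta\in\partial B_r$ with $w(z_\vartheta)+k\sqrt{r^2+\vartheta^2}\le w(x_0)+k\vartheta$. Let $\vartheta\to0$ and use compactness of $\partial B_r$.

**(iii).** The composition of the two reflections is the rotation by the angle $180^\circ$ about $P$. For $z$ near $P$, (14) on the geodesic through $P$ from $z$ to its rotated image gives $w(P)\le w(z)$. If $V_0(P)$ were positive, (ii) would give $z$ near $P$ with $w(z)<w(P)$. So $V_0(P)\le0$, and by (i) $V_0(P)=0$. $\square$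

## 9. The weighted length of $\gamma$ and a shorter competitor

Write $m(x)=w(x,0)=w(\gamma(x))$ for $|x|\le X$; note $\gamma([-X,X])\subset U$ because $A(X)>\sqrt\sigma$.

**Step 1: monotonicity along $\gamma$ and minima across it.** *Both follow from (14) and the reflections.* First, $m$ is nondecreasing on $[0,X]$: for $0\le x_1<x_2\le X$, (14) on $\gamma|_{[-x_2,x_2]}$ and $m(-x_2)=m(x_2)$ give $m(x_1)\le m(x_2)$. Second,
$$w(x,0)\le w(x,y)\qquad\text{for }|x|\le X,\ (x,y)\in U. \tag{16}$$
Indeed $x=\text{const}$ is a geodesic, its segment from $(x,-y)$ to $(x,y)$ lies in $U$ since $f$ decreases in $|y|$, and $w(x,-y)=w(x,y)$.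

**Step 2: the exact value at $(X,0)$.**

**Proposition 8.** $m(X)=w(P)+\mu\displaystyle\int_0^X\sqrt{V(x,0)}\,dx.$

*Proof.* "$\le$" is Lemma 7(i),(iii) along $\gamma$. For "$\ge$", let $x\in(0,X)$ be a point of differentiability of the Lipschitz function $m$, and let $0<k<\mu\sqrt{V(x,0)}$. For each small $r$, Lemma 7(ii) gives $z=(x',y')$ at distance $r$ from $(x,0)$ with $w(z)\le m(x)-kr$. *We do not know in which direction $z$ lies; quasi-concavity tells us.* By (16), $m(x')\le w(x',y')\le m(x)-kr<m(x)$, so $x'<x$ by monotonicity. A minimal geodesic of length $r$ from $(x,0)$ stays in $|y|\le r$, so $g_N=dy^2+\cos^2(2y)dx^2$ gives $|x-x'|\le r/\cos(2r)$. Hence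
$$\frac{m(x)-m(x')}{x-x'}\ge k\cos(2r),\qquad x'\to x\ \text{ as }r\to0,$$
so $m'(x)\ge k$. Thus $m'\ge\mu\sqrt{V(\cdot,0)}$ a.e. on $(0,X)$; integrate. $\square$

**Step 3: the competitor.** For small $y$ the curve $t\mapsto(t,y\,h(t))$, $0\le t\le X$, with $h$ from Section 5, lies in $U$, is piecewise $C^1$ and joins $P$ to $(X,y)$. By Lemma 7(i),(iii),
$$w(X,y)-w(P)\le\mu L(y),\qquad L(y)=\int_0^X\sqrt{V(t,yh)}\,\sqrt{\cos^2(2yh)+y^2h'^2}\,dt. \tag{17}$$
On $[0,\frac\ell4]$ we have $h=0$ and the integrand does not depend on $y$; this is why $h$ vanishes near $P$, where $\sqrt V$ need not be smooth. On $[\frac\ell4,\frac\ell2]$ and on $[\frac\ell2,X]$ the integrand is smooth in $(t,y)$ for small $y$, since $V>0$ near $\gamma([\frac\ell4,X])$. So $L$ is $C^2$ near $0$. As $V_y=0$ on $\gamma$,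
$$\sqrt{V(t,yh)}=\sqrt V+\frac{V_{yy}}{4\sqrt V}\,y^2h^2+o(y^2),\qquad \sqrt{\cos^2(2yh)+y^2h'^2}=1+\frac{y^2}2(h'^2-4h^2)+o(y^2),$$
with $V$, $V_{yy}$ evaluated at $(t,0)$. Hence $L'(0)=0$ and, by (13) and Lemma 4,
$$L''(0)=\int_{\ell/4}^X\Big\{\Big[\frac{V_{yy}}{2\sqrt V}-4\sqrt V\Big]h^2+\sqrt V\,h'^2\Big\}dt=Q_\sigma<0 .$$

**Step 4: contradiction.** For small $y\ne0$, (17) and Proposition 8 give
$$w(X,y)\le w(P)+\mu L(y)<w(P)+\mu L(0)=m(X)=w(X,0),$$
contradicting (16) at $x=X$.

So no sequence $\varepsilon_j\to0$ with $u_{\varepsilon_j}$ quasi-concave exists: there is $\varepsilon_0>0$ such that for **all** $0<\varepsilon<\varepsilon_0$ the first Dirichlet eigenfunction of $\Omega_\varepsilon$ is not quasi-concave. By Lemma 3, for small $\varepsilon$ the domain $\Omega_\varepsilon$ is smooth and connected, has $\mathrm{II}_{\partial\Omega_\varepsilon}>0$, and lies in the ball of radius $2\ell+\arcsin\varepsilon<\delta$ about $P$. This proves Theorem 1. $\blacksquare$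

## 10. Power concavity and convexity by geodesic segments

**Other concavity properties.** If $G$ is strictly increasing and $G(u)$ is concave along geodesics, then $G(u)$, hence $u$, satisfies the inequality defining quasi-concavity. The power $G(u)=u^a$ with $a>0$, the logarithm, and $G(u)=-u^{a}$ with $a<0$ are of this kind. So no power-concavity or log-concavity property of first eigenfunctions holds for all convex (even small, strictly convex) domains of $\mathbb{CP}^n$, $n\ge2$.

**The domains are also geodesically convex.** One could ask whether reading "convex" in terms of geodesic segments rescues the conjecture. It does not. Take $\delta<\pi/4$, so that $B(P,\delta)$ is strongly convex, with unique minimizing geodesics in it depending continuously on their endpoints. Take $\varepsilon$ small, so that $\Omega_\varepsilon\subset B(P,\delta)$ and Lemma 3 holds. Fix $q_0\in\Omega_\varepsilon$ and a path $q(t)$ in $\Omega_\varepsilon$ starting at $q_0$, and let $T$ be the set of $t$ for which the geodesic from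 $q_0$ to $q(t)$ lies in $\Omega_\varepsilon$. Then $T$ contains $0$, and it is open because $\Omega_\varepsilon$ is open and the geodesic, a compact set, varies continuously. It is also closed. A limit geodesic $c$ lies in $\overline{\Omega_\varepsilon}$ and has endpoints in $\Omega_\varepsilon$. If it touched $\partial\Omega_\varepsilon$, it would be nonconstant and $\Phi\circ c\le0$ would have an interior maximum $0$. Then $c'$ would be tangent to $\partial\Omega_\varepsilon$ there, and $(\Phi\circ c)''=\operatorname{Hess}\Phi(c',c')>0$ by the proof of Lemma 3, which is impossible at a maximum. As $\Omega_\varepsilon$ is connected, any two of its points are joined inside $\Omega_\varepsilon$ by their minimizing geodesic.
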